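# Partial quotients of degree one over $\mathbb F_2[T]$: the mean value of the orthogonal multiplicity weighted by $x^{\omega_0}$

## 1. Two formulas for $M_x(d)$

**Main theorem (Theorems 1 and 2).** Let $\mathbb A=\mathbb F_2[T]$, and $|P|=2^{\deg P}$ for a monic irreducible $P\in\mathbb A$. For a monic $f\in\mathbb A$ of degree $d\ge 1$ let $m(f)$, the *orthogonal multiplicity* of $f$, be the number of $g\in\mathbb A$ with $\deg g<d$, $\gcd(g,f)=1$, such that in the continued fraction $g/f=[0;a_1,\dots,a_k]$ (with $a_i\in\mathbb A$, $\deg a_i\ge1$) every $a_i$ has degree one. Let $\omega_0(f)$ be the number of distinct non-linear monic irreducible divisors of $f$, and put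
$$M_x(d)=\sum_{\substack{f\ \mathrm{monic}\\ \deg f=d}}m(f)\,x^{\omega_0(f)},$$
$$G_x(u)=\frac12\Big(\frac{2-u}{1-u}\Big)^2\prod_{\deg P\ge 2}\Big(1+\frac{x\,u^{\deg P}}{1-u^{\deg P}}-\frac{x\,u^{\deg P}}{|P|-1}\Big),$$
$$H(x)=\frac92\,4^{-x}\prod_{\deg P\ge2}\Big(1+\frac x{|P|}\Big)\Big(1-\frac1{|P|}\Big)^x .$$

**Theorem 1.** For every $R>0$, uniformly for complex $|x|\le R$ and $d\ge1$,
$$M_x(d)=[u^d]\,G_x(u)+O_R\big(2^{(1-1/300)d}\big).$$

**Theorem 2.** For every $R>0$, uniformly for complex $|x|\le R$ and $d\ge1$,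
$$M_x(d)=2^d d^{\,x-1}\Big(\frac{H(x)}{\Gamma(x)}+O_R(1/d)\Big).$$
In particular, for every real $x>0$, $M_x(d)\sim 2^dH(x)\,d^{\,x-1}/\Gamma(x)$ as $d\to\infty$.

The last sentence is a conjecture that we were asked to prove or disprove; the source given for the problem is David Niedbala Giraudin, "The proportion of polynomials over F_2 with positive orthogonal multiplicity", arXiv:2610.02352 (2026). The answer is that it is true, and Theorem 1 is stronger: the error is smaller than $2^d$ by a power of $2^d$.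

Let us unpack this. In function fields the continued fraction of $g/f$ is produced by the Euclidean algorithm on $(f,g)$, and the degrees of the partial quotients add up to $\deg f=d$. "All partial quotients of degree one" therefore means that the algorithm takes the largest possible number of steps, namely $d$. Over $\mathbb F_2$ the only polynomials of degree one are $T$ and $T+1$, so there are exactly $2^d$ sequences $(a_1,\dots,a_d)$ to consider. Each gives one reduced fraction $g/f$ with $\deg f=d$, and different sequences give different fractions. Hence $M_1(d)=\sum_{\deg f=d}m(f)=2^d$, which is Niederreiter's identity. The second known fact is Blackburn's: $m(f)$ is always $0$ or $2^{\omega_0(f)}$. We will prove this on the way, in a form that says which of the two happens.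

So pick $a_1,\dots,a_d\in\{T,T+1\}$ by fair coin flips and let $f$ be the denominator of $[0;a_1,\dots,a_d]$. The polynomial $f$ occurs with probability $m(f)/2^d$, and $M_x(d)/2^d$ is the expectation of $x^{\omega_0(f)}$. Theorem 2 says that this expectation is $d^{x-1}=e^{(x-1)\log d}$ times a slowly varying factor: the number of prime factors of such a random denominator behaves like a Poisson variable of mean $\log d$, up to a correction $H(x)/\Gamma(x)$. Since $m(f)\in\{0,2^{\omega_0(f)}\}$, the choice $x=\frac12$ counts the $f$ with $m(f)\neq0$.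

## 2. Multiplicities in degrees one, two and three

Write $S=T+1$. The denominators $q_i$ of the convergents satisfy $q_0=1$, $q_1=a_1$, $q_{i}=a_iq_{i-1}+q_{i-2}$.

*Degree one.* $f=a_1$, so $m(T)=m(S)=1$ and $M_x(1)=2$.

*Degree two.* $f=a_1a_2+1$. The four sequences give $T^2+1$, $TS+1=T^2+T+1$ (twice), and $S^2+1=T^2$. So
$$m(T^2)=m(T^2+1)=1,\qquad m(T^2+T+1)=2,\qquad m(T^2+T)=0,\qquad M_x(2)=2+2x.$$

*Degree three.* $f=a_1a_2a_3+a_1+a_3$. The eight sequences give $T^3$, $T^2S$, $TS^2$, $S^3$ once each, and the two irreducible cubics $T^3+T+1$, $T^3+T^2+1$ twice each. The remaining two polynomials, $T(T^2+T+1)$ and $S(T^2+T+1)$, do not occur. So $M_x(3)=4+4x$.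

These values fit Blackburn's dichotomy. They also block the first idea one has for a mean value: $m$ is not multiplicative. Indeed $m(T)=1$ and $m(T^2+T+1)=2$, but $m(T(T^2+T+1))=0$. So $\sum_f m(f)x^{\omega_0(f)}u^{\deg f}$ has no Euler product, although Theorem 1 says that the coefficients of an Euler product approximate it.

One can compare with $G_x$. From $\frac{2-u}{1-u}=2+u+u^2+u^3+\cdots$ we get $\frac12(\frac{2-u}{1-u})^2=2+2u+\frac52u^2+3u^3+\cdots$. The one prime of degree two and the two of degree three contribute $1+\frac23xu^2+\frac{12}7xu^3+\cdots$. So the coefficients of $G_x$ at $u,u^2,u^3$ are $2$, $\frac52+\frac43x$ and $3+\frac{100}{21}x$, against the true $2$, $2+2x$, $4+4x$. Theorem 1 is not an identity, and something must be estimated.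

## 3. Conventions, the character $e$, and two theorems of Weil

$K=\mathbb F_2(T)$. Over $\mathbb F_2$ every nonzero polynomial is monic. The letters $F,f,n,r,s,m,e,k,t,h,P$, used as summation variables or moduli, denote monic (that is, nonzero) polynomials unless a range including $0$ is indicated; $P$ is always irreducible. Put $|F|=2^{\deg F}$. The functions $\tau,\omega,\mu,\varphi,\Lambda$ are the usual arithmetic functions on $\mathbb A$, with $\Lambda(P^k)=\deg P$. We use $\sum_{\deg h=n}\Lambda(h)=2^n$. Let $\omega_1(F)$ be the number of primes among $T,T+1$ dividing $F$, so $\omega=\omega_0+\omega_1$. We read $0^0=1$.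

**Convention on $\varepsilon$.** $\varepsilon>0$ is arbitrarily small, and its value may change by constant factors between occurrences. Constants in $\ll$ depend only on $R$ and $\varepsilon$.

**Divisor bound.** For fixed $C$, $C^{\omega(F)}\tau(F)^C\ll_{C,\varepsilon}|F|^\varepsilon$. Indeed $C^{\omega(F)}\tau(F)^C|F|^{-\varepsilon}$ is multiplicative, and at $P^k$ with $k\deg P=n$ it is at most $\max(C,1)(n+1)^C2^{-\varepsilon n}$. This is bounded, and at most $1$ for all but finitely many prime powers. Also $\varphi(F)=|F|\prod_{P\mid F}(1-1/|P|)\ge|F|2^{-\omega(F)}\ge|F|/\tau(F)$.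

**Definition (the character $e$).** For $\xi\in K$ let $e(\xi)=(-1)^c$, where $c$ is the coefficient of $T^{-1}$ in the expansion of $\xi$ in powers of $T^{-1}$.

So $e(\xi+\xi')=e(\xi)e(\xi')$, $e$ is trivial on $\mathbb A$, and $e(\xi)=1$ if $\deg\xi\le-2$. For instance $e(1/T)=e(1/(T+1))=-1$, since $1/(T+1)=T^{-1}+T^{-2}+\cdots$, while $e(1/T^2)=1$. In $e(c\bar y/Q)$ the letter $\bar y$ is an inverse of $y$ modulo $Q$; for $Q=1$ the value is $1$. For $\deg Q=q\ge1$ the map $w\mapsto e(w/Q)$ is a nontrivial character of $\mathbb A/Q$, since $e(T^{q-1}/Q)=-1$. Two consequences will be used.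

*Reciprocity.* If $F_1,F_2$ are coprime, then $\bar F_2F_2+\bar F_1F_1-1$ is divisible by $F_1$ and by $F_2$, so $\bar F_2/F_1+\bar F_1/F_2-1/(F_1F_2)\in\mathbb A$ and
$$e(\bar F_2/F_1)\,e(\bar F_1/F_2)=e(1/(F_1F_2)).\tag{1}$$

*Ramanujan sum.* $\sum_{v\bmod Q,\,(v,Q)=1}e(v/Q)=\mu(Q)$: by Möbius the left side is $\sum_{D\mid Q}\mu(D)\sum_{w\bmod Q/D}e(w/(Q/D))$, and the inner sum is $0$ unless $D=Q$. Replacing $v$ by $cv$ with $(c,Q)=1$ changes nothing.

We quote two theorems, both due to Weil.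

**(W1)** For a nontrivial additive character $\psi$ of a finite field $k$ and $a,b\in k^*$: $|\sum_{y\in k^*}\psi(ay+b/y)|\le2|k|^{1/2}$, in every characteristic (Weil, *On some exponential sums*, 1948; Lidl–Niederreiter, *Finite Fields*, Thm 5.45).

**(W2)** If $\chi$ is a nonprincipal character modulo $F$, $\deg F=a$, then $L(u,\chi)=\sum_h\chi(h)u^{\deg h}=\prod_{i\le D}(1-\gamma_iu)$ with $D\le a-1$ and all $|\gamma_i|\le\sqrt2$ (the Riemann hypothesis for curves; see Rosen, *Number Theory in Function Fields*, Ch. 4 and 9). Euler factors removed by imprimitivity only contribute $|\gamma_i|=1$.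

## 4. A quadratic invariant of the Euclidean algorithm

The condition defining $m(f)$ is about a whole algorithm. The purpose of this section is to replace it by one polynomial equation. Let
$$\mathcal N(f,g)=T(T+1)(f'g+fg')+f^2+fg+g^2 .$$

**Lemma 1.** For $f$ of degree $d\ge1$ and $\deg g<\deg f$: $g$ is counted by $m(f)$ if and only if $\mathcal N(f,g)=1$.

*Proof.* Suppose $g\ne0$ and $f=ag+h$ with $\deg h<\deg g$. Then $f'=a'g+ag'+h'$, so in characteristic two
$$f'g+fg'=a'g^2+agg'+h'g+agg'+hg'=a'g^2+(g'h+gh'),$$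
and $f^2+fg+g^2=(a^2+a)g^2+(g^2+gh+h^2)$. Together,
$$\mathcal N(f,g)=\mathcal N(g,h)+g^2\big(T(T+1)a'+a^2+a\big).\tag{2}$$
If $\deg a=1$, then $a\in\{T,T+1\}$, $a'=1$ and $a^2+a=T^2+T$, so the bracket vanishes and $\mathcal N(f,g)=\mathcal N(g,h)$. If $\gcd(f,g)=1$ and all partial quotients have degree one, the Euclidean algorithm runs from $(f,g)$ to $(1,0)$ without changing $\mathcal N$, and $\mathcal N(f,g)=\mathcal N(1,0)=1$.

Conversely, let $\mathcal N(f,g)=1$ and $\deg g<\deg f$. We show by induction on $\deg f$ that the Euclidean algorithm on $(f,g)$ has only quotients of degree one and ends in $(1,0)$. If $\deg f=0$ then $(f,g)=(1,0)$. If $\deg f\ge1$, then $g\ne0$, because $\mathcal N(f,0)=f^2\ne1$. Divide: $f=ag+h$, $k=\deg a\ge1$. We have $\deg\mathcal N(g,h)\le2\deg g$: the term $T(T+1)(g'h+gh')$ has degree at most $2+\deg g+\deg h-1\le2\deg g$. If $k\ge2$, then $\deg(T(T+1)a')\le k+1<2k$, so the bracket in (2) has degree exactly $2k$ and $\deg\mathcal N(f,g)=2\deg g+2k>0$,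 a contradiction. So $k=1$, the bracket vanishes, $\mathcal N(g,h)=1$, and induction applies to $(g,h)$. $\square$

## 5. Residues, and $m(f)$ as the size of a fiber of a linear map

The equation $\mathcal N(f,g)=1$ looks quadratic in $g$. In characteristic two, however, squaring is additive and every derivative is a square, so a square root of the equation is *linear* over $\mathbb F_2$. We first set up residues.

**Definition (residues and $\lambda_P$).** For $\xi\in K$ and $\alpha\in\overline{\mathbb F}_2$ let $\operatorname{res}_\alpha\xi$ be the coefficient of $(T-\alpha)^{-1}$ in the Laurent expansion of $\xi$ at $\alpha$. Put $\lambda_P(\xi)=\sum_{P(\alpha)=0}\operatorname{res}_\alpha\xi$.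

Applying Frobenius to coefficients gives $\operatorname{res}_{\alpha^2}\xi=(\operatorname{res}_\alpha\xi)^2$, so $\lambda_P(\xi)^2=\lambda_P(\xi)$ and $\lambda_P(\xi)\in\mathbb F_2$. By partial fractions over $\overline{\mathbb F}_2$,
$$\sum_P\lambda_P(\xi)=\text{the coefficient of }T^{-1}\text{ of }\xi\text{ at }\infty.\tag{3}$$
Example: for $P=T^2+T+1$ with roots $\alpha,\alpha^2$, the function $1/P$ has residue $1/P'(\alpha)=1$ at each root, so $\lambda_P(1/P)=1+1=0$; by contrast $\lambda_P(T/P)=\alpha+\alpha^2=1$.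

Every $\xi\in K$ is $u^2+Tv^2$ with $u,v\in K$: write $\xi=pq/q^2$ and split the polynomial $pq$ into its even and odd parts. Hence $\xi'=v^2$ is a square, and its square root in $K$ is unique.

**Lemma 2.** If $\xi'=v^2$, then $(\operatorname{res}_\alpha v)^2=\operatorname{res}_\alpha\xi$ for all $\alpha$, and $\lambda_P(v)=\lambda_P(\xi)$ for all $P$.

*Proof.* Put $t=T-\alpha$, $\xi=\sum c_it^i$. Then $\xi'=\sum_{i\text{ odd}}c_it^{i-1}$, so $v=\sum_{i\text{ odd}}c_i^{1/2}t^{(i-1)/2}$, and its $t^{-1}$-coefficient comes from $i=-1$ and is $c_{-1}^{1/2}$. Then $\lambda_P(v)=\lambda_P(v)^2=\sum_{P(\alpha)=0}(\operatorname{res}_\alpha v)^2=\lambda_P(\xi)$. $\square$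

Fix $f$ of degree $d\ge1$ and put
$$F=T(T+1)f,\qquad A=\frac1{T(T+1)}=\frac1T+\frac1{T+1},\qquad A'=A^2 .$$

**Proposition 1.** $m(f)=2^{\omega_0(f)}$ if $\lambda_P\big(\frac{f+1}F\big)=0$ for all $P\mid F$; otherwise $m(f)=0$.

*Proof.* Write $\omega_0=\omega_0(f)$.

**Step 1: linearize.** The aim is an additive map $\Phi$ for which $m(f)$ is the size of one fiber. Let $U=\{g\in\mathbb A:\deg g<d\}$ and $E=\{h/F:h\in\mathbb A,\deg h\le d\}$ (both containing $0$), of dimensions $d$ and $d+1$ over $\mathbb F_2$. For $g\in U$ put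
$$\xi=g/F,\qquad v=\sqrt{\xi'},\qquad\Phi(g)=v+\xi .$$
The map $\Phi$ is additive. Since $(vF)^2=g'F+gF'$ is a polynomial of degree at most $(d-1)+(d+2)-1=2d$, the rational function $vF$ is a polynomial of degree at most $d$. So $\Phi$ maps $U$ into $E$.

With $\theta=g/f$ we have $\xi=A\theta$ and $\xi'=A^2\theta+A\theta'=A^2(\theta+T(T+1)\theta')$, hence
$$\Phi(g)^2=\xi'+\xi^2=A^2\big(\theta^2+\theta+T(T+1)\theta'\big)=\frac{A^2}{f^2}\big(\mathcal N(f,g)+f^2\big),$$
the last equality because $\theta'=(g'f+gf')/f^2$. So $\mathcal N(f,g)=1$ if and only if $\Phi(g)^2=A^2(1+1/f)^2$, that is,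
$$\mathcal N(f,g)=1\iff\Phi(g)=\frac{f+1}F ,\tag{4}$$
and $\frac{f+1}F\in E$. By Lemma 1, $m(f)$ is the number of $g\in U$ with $\Phi(g)=\frac{f+1}F$.

**Step 2: an upper bound for the image.** By Lemma 2, $\lambda_P(v+\xi)=2\lambda_P(\xi)=0$. So $\Phi(U)\subset E_0:=\{\zeta\in E:\lambda_P(\zeta)=0\text{ for all }P\mid F\}$. We compute $\dim E_0$. There are $\omega_0+2$ primes dividing $F$. Elements of $E$ have poles only at roots of $F$ and have degree at most $-2$ at $\infty$, so by (3) $\sum_{P\mid F}\lambda_P=0$ on $E$. Every vector $(\epsilon_P)_{P\mid F}$ over $\mathbb F_2$ of sum $0$ is attained: by (3), $T^{\deg P-1}/P$ has $\lambda_P=1$ and no other poles, so $\sum_{P\mid F}\epsilon_PT^{\deg P-1}/P$ has $\lambda_P=\epsilon_P$. Its denominator divides $F$, and its $T^{-1}$-coefficient at $\infty$ is $\sum\epsilon_P=0$, so its degree is at most $-2$ and it lies in $E$. Hence $\dim E_0=(d+1)-(\omega_0+1)=d-\omega_0$.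

**Step 3: an upper bound for the kernel.** Let $\Phi(g)=0$, so $\xi'=\xi^2$. A pole of $\xi$ of order $k$ gives a pole of order $2k$ of $\xi^2$ and of order at most $k+1$ of $\xi'$, so $2k\le k+1$ and all poles are simple. Lemma 2 with $v=\xi$ gives $(\operatorname{res}_\alpha\xi)^2=\operatorname{res}_\alpha\xi$, so residues lie in $\mathbb F_2$ and are constant on the roots of each $P$. As $\xi$ vanishes at $\infty$, $\xi=\sum_{P\mid F}\epsilon_P\sum_{P(\alpha)=0}\frac1{T-\alpha}=\sum_{P\mid F}\epsilon_PP'/P$. But $\deg\xi\le(d-1)-(d+2)=-3$, so the coefficients of $T^{-1}$ and $T^{-2}$ vanish. These are two linear conditions on the $\omega_0+2$ numbers $\epsilon_P$, and they are independent: $P'/P$ contributes $T^{-1}+0\cdot T^{-2}$ for $P=T$ and $T^{-1}+T^{-2}+\cdots$ for $P=T+1$. So $\dim\ker\Phi\le\omega_0$.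

**Step 4: count dimensions.** $\dim\Phi(U)=d-\dim\ker\Phi\ge d-\omega_0=\dim E_0$, so $\Phi(U)=E_0$ and $\dim\ker\Phi=\omega_0$. The fiber over $\frac{f+1}F$ has $2^{\omega_0}$ elements if $\frac{f+1}F\in E_0$, and is empty otherwise. $\square$

Check in degree two. For $f=T^2+T$: $\frac{f+1}F=A+A^2$, and $A^2=T^{-2}+(T+1)^{-2}$ has no residues, so $\lambda_T=1$ and $m(f)=0$. For $f=T^2+T+1$: $\frac{f+1}F=\frac1f$, all $\lambda_P$ vanish, and $m(f)=2$. Both agree with Section 2.

## 6. Detecting the residue conditions: an exponential sum over coprime factorizations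

Proposition 1 is a conjunction of parity conditions, one per prime. Expanding the detector of each condition turns $m(f)$ into an exponential sum.

**Proposition 2.**
$$m(f)=\frac14\sum_{\substack{F_1F_2=T(T+1)f\\\gcd(F_1,F_2)=1}}(-1)^{\omega_1(F_1)}\,e(\bar F_2/F_1),$$
and the summand is invariant under $F_1\leftrightarrow F_2$.

*Proof.* There are $\omega_0+2$ primes dividing $F$, so Proposition 1 reads
$$m(f)=2^{\omega_0}\prod_{P\mid F}\frac{1+(-1)^{\lambda_P((f+1)/F)}}2=\frac14\sum_S(-1)^{\sum_{P\in S}\lambda_P((f+1)/F)},$$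
where $S$ runs over the sets of primes dividing $F$. Such a set is the same as an ordered coprime factorization $F=F_1F_2$, with $F_1$ the part of $F$ supported on $S$. Now $\frac{f+1}F=A+\frac1F$. Since $A=\frac1T+\frac1{T+1}$, $\lambda_P(A)$ is $1$ for linear $P$ and $0$ otherwise, so $A$ contributes the sign $(-1)^{\omega_1(F_1)}$. For $1/F$, take $h$ with $hF_2\equiv1$ modulo $F_1$. Then $\frac1F-\frac h{F_1}=\frac{1-hF_2}{F_1F_2}$ is a polynomial over $F_2$, so it is regular at the roots of $F_1$. By (3),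
$$\sum_{P\mid F_1}\lambda_P(1/F)=\sum_{P\mid F_1}\lambda_P(h/F_1)=\text{the }T^{-1}\text{-coefficient of }h/F_1 ,$$
which gives the factor $e(\bar F_2/F_1)$. For the symmetry: by (1) and $\deg F\ge3$, $e(\bar F_2/F_1)e(\bar F_1/F_2)=e(1/F)=1$, so the two values agree; and $\omega_1(F_1)+\omega_1(F_2)=2$, so the signs agree. $\square$

Check with $f=T$, $F=T^2(T+1)$. The pairs $(1,F)$ and $(F,1)$ give $1$ each. For $(T^2,T+1)$ the inverse of $T+1$ modulo $T^2$ is $T+1$, and $e((T+1)/T^2)=-1$; with the sign $(-1)^1$ this is $+1$. For $(T+1,T^2)$: $-e(1/(T+1))=+1$. Total $\frac14\cdot4=1=m(T)$.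

Put $N=d+2$. Summing over $f$ is the same as summing over all coprime pairs with $T(T+1)\mid F_1F_2$ and $\deg F_1F_2=N$. Here $\omega_0(f)=\omega_0(F_1)+\omega_0(F_2)$. So $M_x(d)=\frac14\sum_{a=0}^N\mathcal T(a)$ with
$$\mathcal T(a)=\sum_{\substack{\deg F_1=a,\ \deg F_2=N-a\\\gcd(F_1,F_2)=1,\ T(T+1)\mid F_1F_2}}(-1)^{\omega_1(F_1)}x^{\omega_0(F_1)+\omega_0(F_2)}e(\bar F_2/F_1),\qquad\mathcal T(a)=\mathcal T(N-a).\tag{5}$$

One might hope that only the trivial factorizations $F_1=1$ and $F_2=1$ matter and that everything else cancels. This is false. At $x=1$ those two give $\frac14(2^d+2^d)=2^{d-1}$, while $M_1(d)=2^d$; the other half comes from pairs with both factors nontrivial. The reason is that the mean of $e(\bar y/F_1)$ over reduced residues $y$ is the Ramanujan average $\mu(F_1)/\varphi(F_1)$, which is not small for small $F_1$. So for small $a$ we must extract a main term.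

Fix throughout
$$z=\frac N{16},\qquad\delta=\frac1{128},\qquad\sigma=\frac z8=\frac N{128},\qquad b=N-a .$$
(So $\delta N=z/8$.) We may assume that $N$ is large in terms of $R$ and $\varepsilon$, since for bounded $d$ both sides of Theorems 1 and 2 are bounded.

## 7. Multiplicative characters modulo $F_1$: the range $a\le(\frac12-\delta)N$

The sensible first approach to (5) is to fix $F_1$, expand $e(\bar y/F_1)$ in characters modulo $F_1$, and use the Riemann hypothesis for each. We carry it out and see how far it goes.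

**Step 1: expand in characters.** The aim is to separate the average of $e(\bar y/F_1)$ from its fluctuation. Let $\deg F_1=a\ge1$, $L_1=\gcd(F_1,T(T+1))$, $L_2=T(T+1)/L_1$. The sum over $F_2$ runs over $\deg F_2=b$, $(F_2,F_1)=1$, $L_2\mid F_2$. For $(y,F_1)=1$, orthogonality gives
$$e(\bar y/F_1)=\frac1{\varphi(F_1)}\sum_\chi g(\chi)\chi(y),\qquad g(\chi)=\sum_v\chi(v)e(v/F_1),$$
because the coefficient is $\sum_ye(\bar y/F_1)\overline{\chi(y)}$ and we may put $v=\bar y$. Here $g(\chi_0)=\mu(F_1)$. By Parseval $\sum_\chi|g(\chi)|^2=\varphi(F_1)^2$, so by Cauchy–Schwarz $\sum_\chi|g(\chi)|\le\varphi(F_1)^{3/2}$. Hence $\sum_{F_2}x^{\omega_0(F_2)}e(\bar F_2/F_1)$ equals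
$$\frac{\mu(F_1)}{\varphi(F_1)}\sum_{\substack{\deg F_2=b\\(F_2,F_1)=1,\ L_2\mid F_2}}x^{\omega_0(F_2)}+O\Big(2^{a/2}\max_{\chi\ne\chi_0}|\Sigma_\chi|\Big),\qquad\Sigma_\chi=\sum_{\deg F_2=b,\ L_2\mid F_2}x^{\omega_0(F_2)}\chi(F_2).$$

**Step 2: factor the generating series.** The aim is to write $\sum_b\Sigma_\chi u^b$ as $L(u,\chi)^x$ times something harmless. A linear prime $\ell\mid L_2$ must divide $F_2$, and a linear $\ell\mid L_1$ has $\chi(\ell)=0$. So for $|u|<\frac12$ the series is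
$$\prod_{\ell\mid L_2}\frac{\chi(\ell)u}{1-\chi(\ell)u}\prod_{\deg P\ge2}\Big(1+\frac{x\chi(P)u^{\deg P}}{1-\chi(P)u^{\deg P}}\Big)=L(u,\chi)^xB_\chi(u),$$
$$B_\chi(u)=\prod_{\ell\mid L_2}\chi(\ell)u(1-\chi(\ell)u)^{x-1}\prod_{\deg P\ge2}E_x(\chi(P)u^{\deg P}),\qquad E_x(w)=\Big(1+\frac{xw}{1-w}\Big)(1-w)^x .$$
Powers are defined by the principal logarithm of $1-w$, $|w|<1$, and $L^x=\exp(x\log L)$ with $\log L(0,\chi)=0$. The function $E_x$ is analytic in $|w|<1$ with $E_x(0)=1$ and $E_x'(0)=x-x=0$, so $E_x(w)=1+O_R(|w|^2)$ for $|w|\le\frac12$. For $|u|\le2^{-1/2-\varepsilon}$ and $\deg P=n\ge2$ we have $|u|^n\le\frac12$, and $\sum_n2^n|u|^{2n}\le\sum_n2^{-2\varepsilon n}<\infty$. The factors $(1-\chi(\ell)u)^{x-1}$ are bounded since $|1-\chi(\ell)u|\ge1-2^{-1/2}$. So $B_\chi$ is analytic in $|u|<2^{-1/2}$ and $O_{R,\varepsilon}(1)$ on $|u|\le2^{-1/2-\varepsilon}$.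

**Step 3: bound $L(u,\chi)^x$.** By (W2), $L(u,\chi)$ has no zeros in $|u|<2^{-1/2}$, so $\log L(u,\chi)=\sum_{n\ge1}\psi_nu^n/n$ there, with
$$\psi_n=\sum_{\deg h=n}\Lambda(h)\chi(h)=-\sum_i\gamma_i^n,\qquad|\psi_n|\le\min(2^n,a2^{n/2}).$$
On $|u|=2^{-1/2-\varepsilon}$ ($\varepsilon<\frac12$) we use the first bound for $n\le\log_2a$ and the second afterwards:
$$|\log L(u,\chi)|\le\sum_{n\le\log_2a}2^{n/2}+a\sum_{n>\log_2a}2^{-\varepsilon n}\ll_\varepsilon a^{1/2}+a^{1-\varepsilon}=o(N).$$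
Hence $|L(u,\chi)^x|\le e^{R|\log L|}\ll2^{\varepsilon N}$. Cauchy's formula on this circle gives
$$|\Sigma_\chi|\ll2^{b/2+\varepsilon N}.$$

**Step 4: sum over $F_1$.** There are $2^a$ polynomials $F_1$, with weights $\ll2^{\varepsilon N}$, so the total error in $\mathcal T(a)$ is
$$\ll2^a\cdot2^{a/2}\cdot2^{b/2}\cdot2^{\varepsilon N}=2^{N/2+a+\varepsilon N}.\tag{6}$$
For $a=0$ there is no error at all, since $e=1$ and $\mu/\varphi=1$. So for $0\le a\le(\frac12-\delta)N$
$$\mathcal T(a)=\mathcal M(a)+O(2^{(1-\delta+\varepsilon)N}),\quad\mathcal M(a)=\sum_{\substack{\deg F_1=a,\ \deg F_2=N-a\\\gcd(F_1,F_2)=1,\ T(T+1)\mid F_1F_2}}(-1)^{\omega_1(F_1)}\frac{\mu(F_1)}{\varphi(F_1)}x^{\omega_0(F_1)+\omega_0(F_2)}.\tag{7}$$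

By the symmetry $\mathcal T(a)=\mathcal T(N-a)$ this also treats $a\ge(\frac12+\delta)N$. What remains is the short window $|a-N/2|<\delta N$, and there the method stops: at $a=N/2$ the bound (6) is $2^{N+\varepsilon N}$, no better than the trivial one. We gained $2^{b/2}$ from the Riemann hypothesis and paid $2^{a/2}$ for the number of characters; at $a=b$ these cancel.

## 8. Incomplete Kloosterman sums, and the obstruction caused by $x^{\omega_0}$

In the window, $F_1$ and $F_2$ have almost equal degrees, and we may assume $a\ge b$ by symmetry. Then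
$$0\le a-b<2\delta N=\frac z4 .\tag{8}$$
A sum of $e(\bar n/F_1)$ over all $n$ of degree $b$ is an incomplete Kloosterman sum, and Weil's bound saves over it. Let us record this.

**Definition (squarefull part).** $\mathrm{sq}(F)$ is the degree of $\prod_{P^2\mid F}P^{v_P(F)}$.

For example $\mathrm{sq}(T^3(T+1))=3$, and $\mathrm{sq}(F)=0$ exactly for squarefree $F$. A polynomial in which all exponents are at least $2$ has the form $C^2D^3$. So there are at most $(j+1)2^{j/2}$ of them of degree $j$, and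
$$\#\{\deg F=a:\mathrm{sq}(F)>\sigma\}\le\sum_{j>\sigma}(j+1)2^{j/2}\,2^{a-j}\ll2^{a-\sigma/2+\varepsilon N};\tag{9}$$
the same holds with $b$ in place of $a$. Note $\sigma/2=N/256$.

**Lemma 3.** Let $\deg Q=q\ge1$, $c\in\mathbb A$, $0\le l<q$. Then
$$\Big|\sum_{\deg s=l,\ (s,Q)=1}e(c\bar s/Q)\Big|\le\tau(Q)\,2^{(q+\mathrm{sq}(Q))/2}\,|\gcd(c,Q)|^{1/2}.$$

*Proof.* **Step 1: complete the sum.** Write $s=T^l+s'$ with $\deg s'<l$ ($s'=0$ allowed). For a residue $w$ modulo $Q$ with reduced representative $w$, write $w/Q=\sum_{i\ge1}w_iT^{-i}$. For $k=\sum_{j<q-l}k_jT^j$ we have $e(kw/Q)=(-1)^{\sum_jk_jw_{j+1}}$. So $2^{l-q}\sum_{\deg k<q-l}e(kw/Q)$, over all $k$ including $0$, is $1$ if $w_1=\dots=w_{q-l}=0$, that is, if $\deg w<l$, and is $0$ otherwise. We apply this to $w=y+T^l$ with $y$ running over reduced residues modulo $Q$. Since $l<q$, the $y$ selected are exactly the $s$ in our sum, which therefore equals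
$$2^{l-q}\sum_{\deg k<q-l}e(kT^l/Q)\,K(k,c;Q),\qquad K(k,c;Q)=\sum_{(y,Q)=1}e\Big(\frac{ky+c\bar y}Q\Big).$$
There are $2^{q-l}$ values of $k$, so the sum is at most $\max_k|K(k,c;Q)|$.

**Step 2: bound the complete sums.** Write $Q=Q_1Q_2$ with $Q_2$ the squarefull part and $Q_1$ squarefree and coprime to $Q_2$. For a coprime splitting, $\frac1{Q_1Q_2}\equiv\frac{\bar Q_2}{Q_1}+\frac{\bar Q_1}{Q_2}$ modulo $\mathbb A$, and the Chinese remainder theorem gives $K(k,c;Q)=K(k\bar Q_2,c\bar Q_2;Q_1)\,K(k\bar Q_1,c\bar Q_1;Q_2)$. So $K$ is multiplicative up to multiplying $k,c$ by a common unit, and we split $Q_1$ further into primes. For $Q_2$ use the trivial bound $|Q_2|$. For $P\mid Q_1$, $y\mapsto e(y/P)$ is a nontrivial character of the field $\mathbb A/P$, and we claim $|K(k,c;P)|\le2|P|^{1/2}|\gcd(c,P)|^{1/2}$: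

- if $P\nmid kc$, this is (W1);
- if $P\nmid c$ and $P\mid k$, then $K$ is a Ramanujan sum, equal to $-1$;
- if $P\mid c$, the right side is $2|P|$, larger than the number of terms.

Multiplying, $|K|\le\tau(Q_1)|Q_1|^{1/2}|Q_2||\gcd(c,Q_1)|^{1/2}$, and $|Q_1|^{1/2}|Q_2|=2^{(q-\mathrm{sq}(Q))/2+\mathrm{sq}(Q)}=2^{(q+\mathrm{sq}(Q))/2}$. $\square$

When $x=1$ this lemma alone finishes the window. Indeed, for fixed $F_1$ put $F_2=L_2n$. Then $n$ runs over all polynomials of degree $l=b-\deg L_2\le a$ coprime to $F_1$. If $l<a$, Lemma 3 bounds the sum of $e(\overline{L_2n}/F_1)$ by $\tau(F_1)2^{(a+\mathrm{sq}(F_1))/2}$; if $l=a$, the sum runs over all residues once and is $\mu(F_1)$. There are at most $(j+1)2^{a-j/2}$ polynomials $F_1$ with $\mathrm{sq}(F_1)=j$, so the total is $\ll2^{3a/2+\varepsilon N}$, about $2^{3N/4}$. When $x\ne1$ the variable $F_2$ carries the weight $x^{\omega_0(F_2)}$, and so does $F_1$: neither variable is smooth, and Lemma 3 cannot be applied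 to either.

What gets past this is to remove the weight by Cauchy–Schwarz. Suppose $F_1=rs$ with $\deg r=\rho$. Keep $(s,n)$ outside and the sum over $r$ inside the square; the weight of $n$ disappears, and after opening the square the sum over $n$ is a sum as in Lemma 3, to a modulus $\mathrm{lcm}(r,r')s$ of degree up to $a+\rho$. The diagonal $r=r'$ loses nothing if $\rho$ is large. The off-diagonal gains if $2^{(a+\rho)/2}$ is well below $2^b$, that is, if $\rho$ is somewhat less than $2b-a\approx a$. So we need a divisor of $F_1$ whose degree is neither near $0$ nor near $a$. Polynomials without such a divisor are nearly prime, and for primes Vaughan's identity creates the factorization.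

## 9. The bilinear estimates (type II and type I)

Split $\mathcal T(a)$ according to $L_1=\gcd(F_1,T(T+1))$. Coprimality and $T(T+1)\mid F_1F_2$ force $\gcd(F_2,T(T+1))=L_2=T(T+1)/L_1$. So $\mathcal T(a)$ is a sum of four terms $\pm B$,
$$B=\sum_{\substack{\deg F_1=a,\ \deg n=b\\(F_1,n)=1}}\alpha(F_1)\beta(n)e(\bar n/F_1),$$
where $\alpha(F)=x^{\omega_0(F)}\mathbf 1[\gcd(F,T(T+1))=L_1]$ and $\beta(n)=x^{\omega_0(n)}\mathbf 1[\gcd(n,T(T+1))=L_2]$. The goal of this section and the next is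
$$B\ll2^{(1-1/256+\varepsilon)N}.\tag{10}$$
By (9), the $n$ with $\mathrm{sq}(n)>\sigma$ contribute $\ll2^{a+b-\sigma/2+\varepsilon N}=2^{(1-1/256+\varepsilon)N}$ to $B$. So we may and do set $\beta(n)=0$ when $\mathrm{sq}(n)>\sigma$.

**Lemma 4 (type II).** Let $a\ge b\ge1$, $1\le\rho<a$. Let $c(r,s)$ ($\deg r=\rho$, $\deg s=a-\rho$) satisfy $|c(r,s)|\le X$ and $c(r,s)=0$ if $\mathrm{sq}(rs)>\sigma$; let $|\beta(n)|\le Y$. Then
$$\Sigma=\sum_{r,s}\ \sum_{\deg n=b,\ (n,rs)=1}c(r,s)\beta(n)e(\bar n/(rs))\ll XY\,2^{N+\varepsilon N}\big(2^{-\rho/2}+2^{(a+\rho-2b+2\sigma)/4}\big).$$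

*Proof.* **Step 1: remove $\beta$.** Cauchy–Schwarz over $(s,n)$ gives
$$|\Sigma|^2\le Y^2\,2^{a-\rho+b}\sum_{s,n}\Big|\sum_{r:\,(n,rs)=1}c(r,s)e(\bar n/(rs))\Big|^2 .$$
Open the square into pairs $r,r'$. The terms $r=r'$ contribute at most $X^22^{a+b}$ to the last double sum.

**Step 2: recognize the off-diagonal sums over $n$.** For $r\ne r'$ put $g=\gcd(r,r')$, $r=gr_1$, $r'=gr_1'$, $Q=\mathrm{lcm}(r,r')s=gr_1r_1's$, $c'=r_1+r_1'\ne0$. The condition on $n$ is $(n,Q)=1$; an inverse $\bar n$ modulo $Q$ serves for $rs$ and $r's$ too, and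
$$e(\bar n/(rs))\,e(\bar n/(r's))=e(\bar n(r_1'+r_1)/(gr_1r_1's))=e(\bar nc'/Q).$$
Let $\gamma=\deg g$. As $r\neq r'$ are monic of the same degree, $\gamma<\rho$. So $\deg Q=\gamma+2(\rho-\gamma)+(a-\rho)=a+\rho-\gamma>a\ge b$, and Lemma 3 applies with $l=b$.

**Step 3: control the two factors in Lemma 3.** Since $v_P(Q)=\max(v_P(rs),v_P(r's))$, each $P$ with $v_P(Q)\ge2$ is counted with the same exponent in $\mathrm{sq}(rs)$ or in $\mathrm{sq}(r's)$. So $\mathrm{sq}(Q)\le\mathrm{sq}(rs)+\mathrm{sq}(r's)\le2\sigma$ whenever the coefficients are nonzero. Since $\gcd(r_1,r_1')=1$, $c'=r_1+r_1'$ is coprime to $r_1r_1'$. Hence $\gcd(c',Q)=\gcd(c',gs)$ and $|\gcd(c',Q)|\le|g||\gcd(c',s)|$. So the sum over $n$ is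
$$\ll2^{\varepsilon N}\,2^{(a+\rho-\gamma)/2+\sigma}\,2^{\gamma/2}\,|\gcd(c',s)|^{1/2}=2^{(a+\rho)/2+\sigma+\varepsilon N}|\gcd(c',s)|^{1/2}.$$

**Step 4: sum over $s,r,r'$.** We have
$$\sum_{\deg s=a-\rho}|\gcd(c',s)|^{1/2}\le\sum_{D\mid c',\ \deg D\le a-\rho}|D|^{1/2}\,\frac{2^{a-\rho}}{|D|}\le\tau(c')2^{a-\rho}.$$
With at most $2^{2\rho}$ pairs, the off-diagonal terms contribute $\ll X^22^{2\rho}2^{a-\rho}2^{(a+\rho)/2+\sigma+\varepsilon N}=X^22^{a+\rho+(a+\rho)/2+\sigma+\varepsilon N}$. Hence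
$$|\Sigma|^2\ll X^2Y^22^{\varepsilon N}\big(2^{2N-\rho}+2^{N+a+(a+\rho)/2+\sigma}\big),$$
and the second term is $2^{2N}\cdot2^{-b+(a+\rho)/2+\sigma}$ because $N+a=2N-b$. Take square roots. $\square$

For $z\le\rho\le a-z$ we have $2^{-\rho/2}\le2^{-z/2}$, and by (8) $2(a-b)\le z/2$, while $2\sigma=z/4$. So
$$\frac{a+\rho-2b+2\sigma}4\le\frac{2(a-b)-z+z/4}4\le-\frac z{16}.$$
With $X,Y\ll2^{\varepsilon N}$ this gives
$$\Sigma\ll2^{N-z/16+\varepsilon N}=2^{(1-1/256+\varepsilon)N}\qquad(z\le\rho\le a-z).\tag{11}$$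

**Lemma 5 (type I).** Let $\deg M=j<a$, $\deg n=b$, $(M,n)=1$, $\mathrm{sq}(n)\le\sigma$. Then
$$\Big|\sum_{\deg t=a-j,\ (t,n)=1}e(\bar n/(Mt))\Big|\ll2^{(b+\sigma)/2+\varepsilon N}+2^{a-j-b}.$$

*Proof.* The point is to use reciprocity to move the smooth variable $t$ from the modulus into the numerator. By (1) and $\deg(nMt)=N\ge2$, $e(\bar n/(Mt))=e(\overline{Mt}/n)$. If $a-j<b$, apply Lemma 3 with $Q=n$, $l=a-j$ and $c=\bar M$, coprime to $n$: the bound is $\tau(n)2^{(b+\sigma)/2}$. If $a-j\ge b$, then $t$ runs $2^{a-j-b}$ times over a complete residue system modulo $n$, and the sum is $2^{a-j-b}\mu(n)$ by the Ramanujan sum. $\square$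

## 10. Divisors of medium degree, near-primes, and Vaughan's identity

**Step 1: split the $F_1$.** The aim is to separate those $F_1$ to which Lemma 4 applies directly. Let $\mathcal U$ be the set of $F_1$ of degree $a$ having a divisor of degree in $[z,a-z]$, and $\mathcal V$ the complement. We claim
$$\mathcal V=\{mP:\ \deg m<z,\ P\text{ irreducible},\ \deg P=a-\deg m\},$$
with unique representation. Let $P$ be a prime factor of $F_1$ of maximal degree.

- If $\deg P>a-z$, then $F_1=mP$ with $\deg m<z$.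
- If $z\le\deg P\le a-z$, then $F_1\in\mathcal U$.
- If $\deg P<z$, multiply the prime factors one after another: the degree climbs from $0$ to $a$ in steps smaller than $z$, so some divisor has degree in $[z,2z)\subset[z,a-z]$, as $a\ge N/2=8z\ge3z$. So $F_1\in\mathcal U$.

Conversely, in $mP$ with $\deg m<z$ we have $\deg P>a-z>z$, so $P\nmid m$. A divisor of $mP$ either divides $m$, and has degree $<z$, or is a multiple of $P$, and has degree $>a-z$. So $mP\in\mathcal V$; and $P$ is its only prime factor of degree $>a-z$, which gives uniqueness.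

**Step 2: the contribution of $\mathcal U$.** Those $F_1$ with $\mathrm{sq}(F_1)>\sigma$ contribute $\ll2^{N-\sigma/2+\varepsilon N}$ by (9). For each other $F_1\in\mathcal U$ choose one divisor $r(F_1)$ of degree in $[z,a-z]$, and put $c(r,s)=\alpha(rs)$ if $rs\in\mathcal U$, $r=r(rs)$ and $\mathrm{sq}(rs)\le\sigma$, and $c(r,s)=0$ otherwise. Each such $F_1$ is then represented once. Summing (11) over the at most $N$ values $\rho$ gives $\ll2^{(1-1/256+\varepsilon)N}$.

**Step 3: the contribution of $\mathcal V$, rewritten with $\Lambda$.** The aim is to reach a form to which Vaughan's identity applies. Here $\deg P\ge2$ and $P\nmid m$, so $\alpha(mP)=x\,\alpha'(m)$ with $\alpha'(m)=x^{\omega_0(m)}\mathbf 1[\gcd(m,T(T+1))=L_1]$. For $\deg h=a-\deg m$ the weight $\Lambda(h)/(a-\deg m)$ is $1$ on primes, at most $1$ on prime powers, and $0$ elsewhere. So the contribution of $\mathcal V$ is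
$$x\sum_{\deg m<z}\alpha'(m)\sum_{\deg h=a-\deg m}\frac{\Lambda(h)}{a-\deg m}\sum_{(n,mh)=1}\beta(n)e(\bar n/(mh))+O\big(2^{z+a/2+b+\varepsilon N}\big).\tag{12}$$
The error comes from $h=P^k$, $k\ge2$: there are at most $(\deg h)2^{(\deg h)/2}$ of these of given degree, and summing $2^{\deg m}\cdot2^{(a-\deg m)/2}$ over $\deg m<z$ gives at most $\ll2^{z+a/2}$. It is admissible: $z+\frac a2+b-N=z-\frac a2\le z-\frac N4=-\frac3{16}N$.

**Step 4: Vaughan's identity.** Let subscripts $\le z$ and $>z$ denote restriction of a function to degrees $\le z$ and $>z$. Using $\mu*1$ = the unit of convolution and $\Lambda*1=\deg$,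
$$\mu_{>z}*\Lambda_{>z}*1=(\mu-\mu_{\le z})*(\Lambda-\Lambda_{\le z})*1=\Lambda-\Lambda_{\le z}-\mu_{\le z}*\deg+\mu_{\le z}*\Lambda_{\le z}*1 .$$
So for $\deg h>z$, and here $\deg h>a-z>z$,
$$\Lambda(h)=\sum_{\substack{et=h\\\deg e\le z}}\mu(e)\deg t-\sum_{\substack{ekt=h\\\deg e,\deg k\le z}}\mu(e)\Lambda(k)+\sum_{\substack{ekt=h\\\deg e,\deg k>z}}\mu(e)\Lambda(k).\tag{13}$$

**Step 5: the first two sums.** In these $t$ is smooth, so Lemma 5 applies. Put $M=me$ or $M=mek$ and $j=\deg M\le3z<a$. Once degrees are fixed, $\deg t=a-j$ is fixed, so the coefficient depends only on $m,e,k$, and it is $\ll2^{\varepsilon N}$. For each $j$ there are $\ll N^32^j$ tuples, and there are $2^b$ values of $n$, with $\mathrm{sq}(n)\le\sigma$ wherever $\beta(n)\ne0$; only $n$ coprime to $M$ occur. The total is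
$$\ll2^{\varepsilon N}\max_{j\le3z}2^{j+b}\big(2^{(b+\sigma)/2}+2^{a-j-b}\big)\ll2^{\varepsilon N}\big(2^{3z+3b/2+\sigma/2}+2^a\big).$$
Relative to $2^N=2^{a+b}$, the first exponent is $3z+\frac b2+\frac\sigma2-a\le3z+\frac z{16}-\frac a2\le3z+\frac z{16}-\frac N4=-\frac{15}{256}N$, using $b\le a$ and $a\ge N/2$. And $a\le(\frac12+\delta)N$. So this is admissible for (10).

**Step 6: the third sum.** Here both $e$ and $k$ have degree $>z$, which is what Lemma 4 needs. Put $r=k$, $\rho=\deg r>z$, $s=met$. Inserting the third sum of (13) into (12) gives $\sum_\rho\sum_{r,s}\sum_nc(r,s)\beta(n)e(\bar n/(rs))$ with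
$$c(r,s)=x\Lambda(r)\sum_{m\mid s,\ \deg m<z}\frac{\alpha'(m)}{a-\deg m}\sum_{e\mid s/m,\ \deg e>z}\mu(e)\ll2^{\varepsilon N}.$$
This vanishes unless $\deg s>z$, that is, $\rho<a-z$. The part with $\mathrm{sq}(rs)>\sigma$ is $\ll2^{N-\sigma/2+\varepsilon N}$: by the divisor bound each product $rs=F$ arises $\ll2^{\varepsilon N}$ times, and (9) counts the $F$. The rest is bounded by (11), summed over $\rho$.

This proves (10), and hence
$$\mathcal T(a)\ll2^{(1-1/256+\varepsilon)N}\qquad(|a-N/2|<\delta N).\tag{14}$$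

## 11. Summing the main terms: proof of Theorem 1

**Step 1: combine the ranges.** By the symmetry in (5), the $a\le(\frac12-\delta)N$ and the $a\ge(\frac12+\delta)N$ contribute equally. Since $\delta=\frac1{128}>\frac1{256}$, (7) and (14) give
$$M_x(d)=\frac14\sum_{a=0}^N\mathcal T(a)=\frac12\sum_{0\le a\le(1/2-\delta)N}\mathcal M(a)+O\big(2^{(1-1/256+\varepsilon)N}\big).$$

**Step 2: extend the sum.** We want all $a$ so as to have an Euler product. Since $1/\varphi(F_1)\le\tau(F_1)/|F_1|$, summing trivially over the $2^a$ polynomials $F_1$ and $2^{N-a}$ polynomials $F_2$ gives $\mathcal M(a)\ll2^{N-a+\varepsilon N}$. So adding all $a$ with $(\frac12-\delta)N<a\le N$ costs $\ll2^{(1/2+\delta+\varepsilon)N}$.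

**Step 3: compute.** The sum $\sum_{a\le N}\mathcal M(a)$ is the coefficient of $u^N$ in a product over primes, absolutely convergent for $|u|<\frac12$. A linear $\ell$ divides exactly one of $F_1,F_2$. If it divides $F_2$, it gives $u+u^2+\cdots=\frac u{1-u}$. If it divides $F_1$, then exactly once because of $\mu$, and it gives $(-1)\cdot\frac{-1}{2-1}u=u$. A prime $P$ with $\deg P\ge2$ divides neither (giving $1$), or $F_2$ (giving $\frac{xu^{\deg P}}{1-u^{\deg P}}$), or $F_1$ exactly once (giving $-\frac{xu^{\deg P}}{|P|-1}$). So the product is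
$$\prod_{\deg\ell=1}\Big(\frac u{1-u}+u\Big)\prod_{\deg P\ge2}\Big(1+\frac{xu^{\deg P}}{1-u^{\deg P}}-\frac{xu^{\deg P}}{|P|-1}\Big)=u^2\Big(\frac{2-u}{1-u}\Big)^2\prod_{\deg P\ge2}(\cdots)=2u^2G_x(u).$$
As $N=d+2$, $\frac12[u^N]2u^2G_x=[u^d]G_x$. The error $2^{(1-1/256+\varepsilon)(d+2)}$ is $\ll2^{(1-1/300)d}$ for $\varepsilon$ small. This is Theorem 1. $\square$

## 12. The singularity at $u=\frac12$: proof of Theorem 2

**Step 1: factor $G_x$.** The aim is to isolate the singularity of $G_x$ at $u=\frac12$. From $\prod_P(1-u^{\deg P})^{-1}=(1-2u)^{-1}$ we get $G_x(u)=(1-2u)^{-x}J_x(u)$ with, writing $w=u^{\deg P}$,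
$$J_x(u)=\frac12\,\frac{(2-u)^2}{(1-u)^2}(1-u)^{2x}\prod_{\deg P\ge2}\Big(1+\frac{xw}{1-w}-\frac{xw}{|P|-1}\Big)(1-w)^x .$$
For $|u|\le0.7$ and $n=\deg P\ge2$ we have $|w|\le0.49<\frac12$. The terms $xw$ and $-xw$ cancel, so the factor is $1+O_R(|w|^2+|w|2^{-n})$. Since $\sum_n2^n(0.49^n+0.7^n2^{-n})<\infty$, $J_x$ is analytic in $|u|<0.7$ and bounded there uniformly for $|x|\le R$. At $u=\frac12$, $w=1/|P|$ and
$$\frac{xw}{1-w}-\frac{xw}{|P|-1}=\frac x{|P|-1}-\frac x{|P|(|P|-1)}=\frac x{|P|},\qquad\frac12\cdot\frac94\cdot4\cdot4^{-x}=\frac92\,4^{-x},$$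
so $J_x(\frac12)=H(x)$.

**Step 2: extract coefficients.** This is the next lemma.

**Lemma 6.** Let $J=\sum J_ju^j$ be analytic in $|u|<0.7$ with $|J_j|\le C\,0.6^{-j}$. Uniformly for $|x|\le R$ and $d\ge1$,
$$[u^d](1-2u)^{-x}J(u)=2^dd^{x-1}\big(J(\tfrac12)/\Gamma(x)+O_{R,C}(1/d)\big).$$

*Proof.* We may take $R\ge1$. We have $[u^n](1-2u)^{-x}=2^nb_n$ with
$$b_n=\frac{x(x+1)\cdots(x+n-1)}{n!}=\frac{\Gamma(n+x)}{\Gamma(x)\,n!}=n^{x-1}\Big(\frac1{\Gamma(x)}+O_R\Big(\frac1n\Big)\Big)\qquad(n\ge1):$$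
for $n\ge2R+2$ this is Stirling's formula for $\Gamma(n+x)/\Gamma(n+1)$, and for smaller $n$ all quantities are bounded, $1/\Gamma$ being entire. The coefficient we want is $2^d\sum_{j\le d}J_j2^{-j}b_{d-j}$, with $|J_j|2^{-j}\le C\,1.2^{-j}$.

For $j\le d/2$, $(d-j)^{x-1}=d^{x-1}(1-j/d)^{x-1}=d^{x-1}(1+O_R(j/d))$ and $1/(d-j)\le2/d$, so $b_{d-j}=d^{x-1}\big(\frac1{\Gamma(x)}+O_R(\frac{1+j}d)\big)$. Summing against $J_j2^{-j}$ gives $d^{x-1}\big(J(\frac12)/\Gamma(x)+O_{R,C}(1/d)\big)$, the missing tail $\sum_{j>d/2}J_j2^{-j}$ being $O(1.2^{-d/2})$. For $j>d/2$, $|b_{d-j}|\ll d^R$, and these terms contribute $\ll d^{R+1}1.2^{-d/2}$. Since $|d^{x-1}|\ge d^{-R-1}$, this is $O(d^{x-1}/d)$ in absolute value. $\square$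

**Step 3: conclude.** By Cauchy on $|u|=0.6$, the coefficients of $J_x$ are $\ll_R0.6^{-j}$, and Lemma 6 gives $[u^d]G_x=2^dd^{x-1}(H(x)/\Gamma(x)+O_R(1/d))$. The error in Theorem 1 is smaller than any fixed negative power of $d$ times $2^d$. This proves Theorem 2. $\square$

For real $x>0$, $H(x)>0$: the factors of the product are positive and $1+O_x(|P|^{-2})$, so the product converges to a positive number. Hence $M_x(d)\sim2^dH(x)d^{x-1}/\Gamma(x)$, and the conjecture is proved.

A check at $x=1$: $\prod_P(1-|P|^{-2})=1-2\cdot\frac14=\frac12$, and dividing by the two linear factors $(\frac34)^2=\frac9{16}$ gives $\prod_{\deg P\ge2}(1-|P|^{-2})=\frac89$. So $H(1)=\frac98\cdot\frac89=1$, in agreement with Niederreiter's identity.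

## 13. Complex $x$, full expansion, moments, and a central limit theorem

**(a) Range of $x$.** The asymptotic $M_x(d)\sim2^dH(x)d^{x-1}/\Gamma(x)$ holds for every complex $x\notin\{0,-1,-2,\dots\}$, locally uniformly. For $x\in\{0,-1,-2,\dots\}$ the right side is identically $0$ and $M_x(d)\ll_x2^{(1-1/300)d}$.

*Proof.* $H(x)=0$ only if some factor $1+x/|P|$ vanishes, that is, $x=-2^n$ with $n\ge2$. So $H(x)/\Gamma(x)\ne0$ away from $\{0,-1,-2,\dots\}$, and Theorem 2 is an asymptotic there, uniformly on compact sets. If $x\in\{0,-1,-2,\dots\}$, then $G_x=(1-2u)^{|x|}J_x$ is analytic in $|u|<0.7$, so $[u^d]G_x\ll_x0.6^{-d}\ll2^{(1-1/300)d}$, and Theorem 1 applies. $\square$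

**(b) Full expansion.** Let $J_x(u)=\sum_{k\ge0}c_k(x)(1-2u)^k$ near $u=\frac12$, so $c_0=H$. For each $K\ge1$, uniformly for $|x|\le R$,
$$M_x(d)=2^d\Big(\sum_{k<K}c_k(x)\frac{\Gamma(d+x-k)}{\Gamma(x-k)\,d!}+O_{R,K}\big(d^{\operatorname{Re}x-K-1}\big)\Big)\qquad(d\to\infty).$$

*Proof.* Write $J_x=\sum_{k<K}c_k(x)(1-2u)^k+(1-2u)^KJ_{x,K}$. The function $J_{x,K}$ is analytic in $|u|<0.7$, the singularity at $\frac12$ being removable. By Cauchy on $|u-\frac12|=0.1$ the $c_k(x)$ are bounded for $|x|\le R$, and on $|u|=0.6$ we have $|1-2u|\ge0.2$. So $J_{x,K}$ is uniformly bounded on $|u|=0.6$. Multiply by $(1-2u)^{-x}$: the finite sum gives exactly the stated terms, since $[u^d](1-2u)^{-(x-k)}=2^d\frac{\Gamma(d+x-k)}{\Gamma(x-k)d!}$. Lemma 6 with $x-K$ in place of $x$ bounds the coefficient of $(1-2u)^{-(x-K)}J_{x,K}$ by $O_{R,K}(2^dd^{\operatorname{Re}x-K-1})$. Theorem 1 supplies the rest. $\square$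

**(c) Moments, and the number of $f$ with $m(f)\ne0$.** For every real $\kappa$,
$$\sum_{\deg f=d,\ m(f)\ne0}m(f)^\kappa=M_{2^{\kappa-1}}(d)\sim2^d\,\frac{H(2^{\kappa-1})}{\Gamma(2^{\kappa-1})}\,d^{\,2^{\kappa-1}-1}.$$
In particular ($\kappa=0$)
$$\#\{f:\deg f=d,\ m(f)\ne0\}=\frac{2^d}{\sqrt{\pi d}}\Big(\frac94\prod_{\deg P\ge2}\Big(1+\frac1{2|P|}\Big)\Big(1-\frac1{|P|}\Big)^{1/2}+O(1/d)\Big).$$

*Proof.* If $m(f)\ne0$ then $m(f)=2^{\omega_0(f)}$, so $m(f)^\kappa=m(f)\,(2^{\kappa-1})^{\omega_0(f)}$. Apply Theorem 2 with $x=2^{\kappa-1}>0$. For $\kappa=0$, $x=\frac12$, $\Gamma(\frac12)=\sqrt\pi$, and $\frac92\cdot4^{-1/2}=\frac94$. $\square$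

In degree three, for instance, Section 2 shows that six of the eight polynomials have $m(f)\ne0$, and indeed $M_{1/2}(3)=4+2=6$.

**(d) Central limit theorem.** Let $a_1,\dots,a_d\in\{T,T+1\}$ be independent and uniform, and let $f$ be the denominator of $[0;a_1,\dots,a_d]$. Then $(\omega_0(f)-\log d)/\sqrt{\log d}\to\mathcal N(0,1)$ in distribution.

*Proof.* As in Section 1, $f$ has law $m(f)/2^d$, so Theorem 2 gives $\mathbb E\,x^{\omega_0(f)}=d^{x-1}(H(x)/\Gamma(x)+O(1/d))$ uniformly on $|x|=1$. Fix real $t$ and take $x=\exp(it/\sqrt{\log d})\to1$. Then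
$$(x-1)\log d=it\sqrt{\log d}-\frac{t^2}2+O\big((\log d)^{-1/2}\big),$$
and $H(x)/\Gamma(x)\to H(1)/\Gamma(1)=1$. So $\mathbb E\,x^{\omega_0(f)}=\exp(it\sqrt{\log d}-t^2/2+o(1))$. Multiplying by $e^{-it\sqrt{\log d}}$, the characteristic function of $(\omega_0(f)-\log d)/\sqrt{\log d}$ at $t$ tends to $e^{-t^2/2}$, and Lévy's theorem gives the claim. $\square$
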